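\title{Lines of high contact with smooth hypersurfaces}

\begin{abstract}
Let $X\subset\mathbb{P}^n$ be a smooth hypersurface of degree $d$ in characteristic $0$, and let $V_k(X)$ be the scheme of pointed lines $(\ell,p)$ such that $\ell$ meets $X$ at $p$ with multiplicity at least $k$. We prove that every irreducible component of $V_k(X)$ has the expected dimension $2n-k-1$ when $k\le\min(n,d)+1$, and that the Fermat hypersurface violates this for $n\ge 3$ and $n+2\le k\le d+1$. In particular, for $d\le n$ every component of the Fano scheme of lines on $X$ has dimension $2n-d-3$. The proof compares the Gauss map of $X$ with the Gauss map of the variety swept out by the lines, on the subfamily of lines through one general point.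
\end{abstract}

\section{Introduction}

We work over an algebraically closed field $\mathbf{k}$ of characteristic $0$. Let $E$ be a vector space of dimension $n+1$, $n\ge 1$, let $\mathbb{P}^n=\mathbb{P}(E)$ be the space of one-dimensional subspaces of $E$, and let $X=\{f=0\}\subset\mathbb{P}^n$ be a smooth hypersurface of degree $d\ge1$. We write $\nabla f(a)\in E^*$ for the differential of $f$ at $a\in E$ and $\nabla f(a)\cdot c$ for its value on $c\in E$. Smoothness means that $\nabla f(a)\ne0$ whenever $a\neq 0$ and $f(a)=0$.

A \emph{pointed line} is a pair $(\ell,p)$ of a line $\ell\subset\mathbb{P}^n$ and a point $p\in\ell$, the \emph{marked point}. Pointed lines form a smooth projective variety $\operatorname{Fl}$ of dimension $2n-1$: there are $n$ parameters for $p$ and $n-1$ for the direction. If $p=[a]$ and $\ell$ is spanned by $a$ and $c$, the intersection multiplicity of $\ell$ and $X$ at $p$ is the order of vanishing at $t=0$ of $f(a+tc)$. For $1\le k\le d+1$, let $V_k(X)\subset\operatorname{Fl}$ be the locus where this multiplicity is at least $k$, that is, where the coefficients of $t^0,\dots,t^{k-1}$ in $f(a+tc)$ vanish. Thus $V_1(X)$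 consists of lines through a point of $X$, $V_2(X)$ of tangent lines, and, for a plane curve of degree $d\geq 2$, $V_3(X)$ of flex tangents. Since $f(a+tc)$ has degree at most $d$ in $t$, the condition for $k=d+1$ says that $\ell\subset X$.

The scheme structure comes from the same equations. Let $S\subset E\otimes\mathcal{O}_{\operatorname{Fl}}$ be the rank $2$ bundle whose fiber at $(\ell,p)$ is the plane defining $\ell$. The form $f$ gives a section of $\operatorname{Sym}^dS^*$, the binary forms vanishing to order at least $k$ at $p$ form a subbundle of rank $d+1-k$, and $V_k(X)$ is the zero scheme of the induced section of the rank $k$ quotient. So $V_k(X)$ is locally cut out by $k$ equations, and by Krull's height theorem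
\begin{equation}\label{eq:lower}
\text{every irreducible component of } V_k(X) \text{ has dimension at least } 2n-k-1 .
\end{equation}
We say that $V_k(X)$ \emph{has the expected dimension} if every irreducible component has dimension exactly $2n-k-1$. The empty scheme qualifies, and we put $\dim\emptyset=-\infty$. By \eqref{eq:lower} only upper bounds are at issue, so from now on only the underlying set of $V_k(X)$ matters.

For a general hypersurface the expected dimension follows from a parameter count: for fixed $(\ell,p)$ the $k$ conditions on $f$ are linearly independent, because every binary form of degree $d$ on $\ell$ is the restriction of a form on $\mathbb{P}^n$. It is natural to ask whether smoothness alone is enough. It cannot be enough for all $k$. As we check in Section~\ref{sec:fermat}, for $n\ge3$ the Fermat hypersurface of any degree contains an $(n-3)$-dimensional family of lines, so $\dim V_k\ge n-2$ for every $k$, and $n-2\le 2n-k-1$ holds exactly when $k\le n+1$. This explains the range in the following question, which we take from Beheshti and Mukhopadhyay \cite{BM}.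

\begin{quote}
\emph{Fix $k\ge1$. If $X$ is smooth and $d\ge n\ge k-1$, does $V_k(X)$ have the expected dimension?}
\end{quote}

The answer is known to be affirmative for $k\le4$, and $V_5(X)$ has the expected dimension whenever $X$ is smooth and $d\ge n\ge4$ (Patel, Riedl, Smith, Tseng). We show that the answer is affirmative for every $k$, and that the hypothesis $d\ge n$ can be dropped. The proof does not use the known cases.

\begin{theorem}\label{thm:main}
Let $X\subset\mathbb{P}^n$ be a smooth hypersurface of degree $d$, $n\ge1$, and let $1\le k\le\min(n,d)+1$. Then every irreducible component of $V_k(X)$ has dimension exactly $2n-k-1$.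
\end{theorem}

If $d\ge n\ge k-1$, then $k\le n+1=\min(n,d)+1$, so Theorem~\ref{thm:main} answers the question. The range $k\le n+1$ is optimal.

\begin{theorem}\label{thm:sharp}
Let $n\ge3$ and $1\le k\le d+1$. Then $\dim V_k(X)\le\max(2n-k-1,\,n-2)$ for every smooth hypersurface $X\subset\mathbb{P}^n$ of degree $d$, with equality for the Fermat hypersurface. In particular, if $n+2\le k\le d+1$, then $V_k$ of the Fermat hypersurface has a component of dimension greater than expected.
\end{theorem}

The case $k=d+1$ concerns the Fano scheme of lines, which parametrizes the lines contained in $X$.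

\begin{corollary}\label{cor:lines}
\begin{enumerate}
\item[(i)] If $X\subset\mathbb{P}^n$ is smooth of degree $d\le n$, then every component of the Fano scheme of lines on $X$ has dimension $2n-d-3$.
\item[(ii)] If $d\ge n\ge3$, then the lines on a smooth $X\subset\mathbb{P}^n$ of degree $d$ form a family of dimension at most $n-3$, and this bound is attained for all such $d$.
\end{enumerate}
\end{corollary}

Part (i) is the statement of the Debarre--de Jong conjecture. All three results reduce to the extreme case $k=n+1$.

\begin{proposition}\label{prop:key}
Let $n\ge2$ and $d\ge n$, and let $X\subset\mathbb{P}^n$ be smooth of degree $d$. Then $\dim V_{n+1}(X)\le n-2$.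
\end{proposition}

Section~\ref{sec:small} shows the mechanism of the proof in three small cases. Sections~\ref{sec:line}--\ref{sec:cone} prove Proposition~\ref{prop:key}, Section~\ref{sec:slice} deduces Theorem~\ref{thm:main} by taking linear sections, and Section~\ref{sec:fermat} treats the Fermat hypersurface and lines.

\section{Three small cases}\label{sec:small}

For a subvariety $Y\subset\mathbb{P}^n$ of dimension $y$ and a smooth point $x\in Y_{\mathrm{reg}}$, let $\hat T_xY\subset E$ be the \emph{affine tangent space}, the $(y+1)$-dimensional tangent space of the affine cone over $Y$ at a nonzero point of $x$. The \emph{Gauss map} $\gamma\colon Y_{\mathrm{reg}}\to G(y+1,E)$ sends $x$ to $\hat T_xY$. For the hypersurface, $\hat T_{[a]}X=\ker\nabla f(a)$. Throughout the paper $\delta=d-1$ is the degree of the partial derivatives of $f$, and $h$ is the hyperplane class or its pullback.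

In this section the lines are contained in $X$. Suppose that they form a family of dimension $n-2$, one more than Corollary~\ref{cor:lines}(ii) allows, and sweep out $Y\subset X$ of codimension $m=n-y$ in $\mathbb{P}^n$. The universal line over the family has dimension $n-1$, so the lines through a general point of $Y$ form a family of dimension $n-1-y=m-1$ and fill a cone of dimension $m$. The proof rests on this coincidence: the dimension of the cone equals the rank of the bundle $Q=E/\hat TY$.

\begin{example}[a ruled surface: the degree along a line]\label{ex:surface}
Let $X\subset\mathbb{P}^3$ be a smooth surface swept out by a one-parameter family of lines $\ell_s=\langle a(s),c(s)\rangle$. Differentiating $\lambda(a(s)+tc(s))$ in $\lambda$, $t$ and $s$ shows that the affine tangent space at $[a+tc]$ contains $a$, $c$ and $a'+tc'$. In characteristic $0$ these vectors are independent for general $(s,t)$. So along a general line the Gauss map is $t\mapsto a\wedge c\wedge(a'+tc')$, of degree at most $1$. The Gauss map is also given by the partial derivatives of $f$, which have degree $\delta$ and no common zero on $X$. Hence $\delta\le1$, and a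 smooth surface of degree $d\ge3$ contains only finitely many lines. The quadric, with $\delta=1$, is the borderline case.
\end{example}

\begin{example}[a linear space: the top Chern class]\label{ex:linear}
Let $d\ge2$ and suppose that $X$ contains $Y=\{x_1=\dots=x_m=0\}\cong\mathbb{P}^y$ with $m\le y$. The derivatives of $f$ along $Y$ vanish on $Y$, and the $m$ forms $\partial_1f,\dots,\partial_mf$ of positive degree have a common zero on $\mathbb{P}^y$. So $X$ is singular. In terms of bundles: $Q$ is trivial of rank $m$, smoothness would give a surjection $\nabla f\colon Q\to\mathcal{O}(\delta)$, that is, a nowhere vanishing section of $Q^*(\delta)$, and this contradicts $c_m(Q^*(\delta))=\delta^mh^m\ne0$.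
\end{example}

\begin{example}[codimension two: the cone]\label{ex:cone}
Let $n=5$ and $d\ge5$, and suppose that a closed irreducible $3$-dimensional family of lines on $X$ sweeps out a threefold $Y$, which in this example we assume smooth. Then $Q$ is a globally generated bundle of rank $2$ on $Y$, and since $\hat TY\subset\hat TX$ there is a surjection $\nabla f\colon Q\to\mathcal{O}(\delta)$. Its kernel is a line bundle of class $c_1(Q)-\delta h$, so
\[
c_2(Q)=\delta h\,\bigl(c_1(Q)-\delta h\bigr).
\]
On a general line of the family the tangent space is spanned by $a$, $c$ and two vectors linear in $t$, as in Example~\ref{ex:surface}, so $c_1(Q)$ has degree $e\le2<\delta$ there. One wants to conclude that $c_2(Q)$ is negative on some surface, but the degree on a line does not control $c_1(Q)\cdot h$ on an arbitrary surface in $Y$. On a cone it does. Let $x\in Y$ be general, let $C$ be the normalization of a complete curve of lines of the family through $x$, and let $\pi\colon Z\to C$ be the universal line, which maps onto a two-dimensional cone in $Y$. On the $\mathbb{P}^1$-bundle $Z$ we have $c_1(Q)=eh+\pi^*A$ for a divisor class $A$ on $C$. The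 point $x$ defines a section of $\pi$ that is contracted to $x$, so $Q$ and $h$ are trivial on it, and $A=0$. Therefore $\int_Zc_2(Q)=\delta(e-\delta)\int_Zh^2<0$. But a general section of a globally generated rank $2$ bundle on a surface has finitely many zeros, and $\int_Z c_2(Q)\ge0$ counts them. This is a contradiction.
\end{example}

Three difficulties remain in general. First, the lines only touch $X$ at the marked point, so $Y\not\subset X$, and the inclusion $\hat TY\subset\hat TX$ survives only as a statement about limits at marked points (Section~\ref{sec:line}). Second, the rank $m$ is arbitrary, and the sign argument needs inequalities between all Chern classes of $Q$ (Section~\ref{sec:chern}). Third, $Y$ may be singular, so the Gauss map must be resolved; this changes $c_1(Q)$ by an effective divisor, whose sign is the favorable one (Section~\ref{sec:cone}).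

\section{The Gauss map along a line of the family}\label{sec:line}

Let $n\ge2$ and $d\ge n$, and let $V\subset\operatorname{Fl}$ be a closed irreducible subvariety, with reduced structure, contained in $V_{n+1}(X)$. Let $\pi\colon P=\mathbb{P}(S|_V)\to V$ be the universal line, $\operatorname{ev}\colon P\to\mathbb{P}^n$ the evaluation map, and $\sigma\colon V\to P$ the section given by the marked point. Let $Y=\operatorname{ev}(P)$ be the union of the lines. It is a closed irreducible subvariety of dimension $y$ with $1\le y\le n$. Put $G=G(y+1,E)$, with Pl\"ucker embedding $G\subset\mathbb{P}(\Lambda^{y+1}E)$ and Pl\"ucker bundle $\mathcal{O}_G(1)$.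

\emph{Generic smoothness} says that a dominant morphism of varieties in characteristic $0$ has surjective differential on a dense open subset of the smooth locus of the source. So there is a dense open set $P^\circ\subset\pi^{-1}(V_{\mathrm{reg}})\cap\operatorname{ev}^{-1}(Y_{\mathrm{reg}})$ on which $d\operatorname{ev}\colon T_P\to\operatorname{ev}^*T_Y$ is surjective. The set $\pi(P^\circ)$ is open in $V$ because $\pi$ is an open map.

\begin{lemma}\label{lem:line}
Let $b=(\ell,p)\in\pi(P^\circ)$ and $p=[a_0]$. The Gauss map of $Y$, restricted to $\ell\cap Y_{\mathrm{reg}}$, extends to a morphism $\gamma_\ell\colon\ell\to G$ such that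
\begin{enumerate}
\item[(a)] the degree $e(\ell)$ of $\gamma_\ell^*\mathcal{O}_G(1)$ satisfies $0\le e(\ell)\le y-1$;
\item[(b)] $\gamma_\ell(p)\subset\ker\nabla f(a_0)$.
\end{enumerate}
Consequently $y\le n-1$.
\end{lemma}

The marked point need not lie in $P^\circ$, or even in $Y_{\mathrm{reg}}$, for any $b\in V$. So $\gamma_\ell(p)$ is a limit of tangent spaces along $\ell$. The idea for (b) is that the natural spanning vectors of $\hat TY$ are killed by $\nabla f$ to order $n$ at $p$, while they degenerate at $p$ to order at most $y-1\le n-1$.

\begin{proof}
On a neighborhood $U$ of $b$ in $V_{\mathrm{reg}}$ choose a frame $a,c\colon U\to E$ of $S$ with $a$ spanning the marked point and $a(b)=a_0$; put $c_0=c(b)$. The points of $\ell$ other than $[c_0]$ are $[a_0+tc_0]$, and $p$ is $t=0$. For $\xi\in T_bV$ let $\alpha_\xi,\beta_\xi\in E$ be the derivatives of $a$ and $c$ in the direction $\xi$. The map $(b',t,\lambda)\mapsto\lambda(a(b')+tc(b'))$ lifts $\operatorname{ev}$ to the affine cone over $Y$. The image of its differential at $(b,t,1)$ is spanned by $a_0+tc_0$, $c_0$ and the vectors $\alpha_\xi+t\beta_\xi$; it contains the ruling of the cone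 and projects onto the image of $d\operatorname{ev}$. Hence for $(b,t)\in P^\circ$,
\[
\hat T_{[a_0+tc_0]}Y=\langle a_0,\ c_0,\ \alpha_\xi+t\beta_\xi\ (\xi\in T_bV)\rangle .
\]
Fix one value $t_1$ with $(b,t_1)\in P^\circ$, and choose $\xi_1,\dots,\xi_{y-1}$ such that $a_0$, $c_0$ and $\alpha_i+t_1\beta_i$ form a basis of this space, where $\alpha_i=\alpha_{\xi_i}$ and $\beta_i=\beta_{\xi_i}$. Put
\[
\omega(t)=a_0\wedge c_0\wedge(\alpha_1+t\beta_1)\wedge\dots\wedge(\alpha_{y-1}+t\beta_{y-1})\in\Lambda^{y+1}E\otimes\mathbf{k}[t].
\]
This is a nonzero polynomial of degree at most $y-1$. For all but finitely many $t$ we have $(b,t)\in P^\circ$ and $\omega(t)\ne0$, and then $[\omega(t)]$ is the Pl\"ucker point of the tangent space.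

(a) Homogenize by replacing $\alpha_i+t\beta_i$ with $s\alpha_i+t\beta_i$. The coordinates of $\omega$ become binary forms of degree $y-1$. Dividing by their greatest common divisor gives a morphism $\ell\to\mathbb{P}(\Lambda^{y+1}E)$ of degree between $0$ and $y-1$, with image in the closed set $G$.

(b) Let $\rho=\operatorname{ord}_{t=0}\omega$, so $\rho\le y-1\le n-1$ and $\gamma_\ell(p)$ has Pl\"ucker point $[(t^{-\rho}\omega)(0)]$. Write $\nu(t)=\nabla f(a_0+tc_0)$. The coefficients of $t^0,\dots,t^n$ in $f(a+tc)$ vanish identically on $U$. Differentiating in the direction $\xi$, and in $t$, we get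
\[
\nu(t)\cdot(\alpha_\xi+t\beta_\xi)\equiv0 \bmod t^{n+1},\qquad \nu(t)\cdot c_0\equiv0\bmod t^n .
\]
Euler's relation $\nu(t)\cdot(a_0+tc_0)=d\cdot f(a_0+tc_0)\equiv 0\bmod t^{n+1}$ then gives $\nu(t)\cdot a_0\equiv0\bmod t^{n+1}$.

To pass to the limit, let $R=\mathbf{k}[t]_{(t)}$, let $M_0\subset E\otimes R$ be the submodule generated by $a_0$, $c_0$, $\alpha_i+t\beta_i$, and let $M\supset M_0$ be its saturation, the set of $z\in E\otimes R$ with $t^Nz\in M_0$ for some $N$. The congruences say that $\nu(t)\cdot M_0\subset t^nR$. Both modules are free of rank $y+1$. The quotient $(E\otimes R)/M$ is torsion free, hence free, so $M$ is a direct summand and $M/tM$ is a $(y+1)$-dimensional subspace of $E$. Let $\eta(t)$ be the wedge of a basis of $M$, and let $B$ be the matrix expressing the generators of $M_0$ in this basis. Then $\eta(0)\neq0$ and $\omega=\det(B)\,\eta$. It follows that $\det B$ is a unit times $t^\rho$ and that $M/tM=\gamma_\ell(p)$. The identity $\operatorname{adj}(B)B=\det(B)\,I$ gives $t^\rho M\subset M_0$. So for $z\in M$ we have $t^\rho\,\nu(t)\cdot z\in t^nR$, and $\nu(t)\cdot z\in t^{n-\rho}R\subset tR$ because $\rho\le n-1$.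 Setting $t=0$ proves (b).

If $y=n$, then $\gamma_\ell(p)=E$, and (b) gives $\nabla f(a_0)=0$, contradicting the smoothness of $X$ at $p$.
\end{proof}

\begin{remark}\label{rem:contact}
Part (b) is the only place where the contact order $n+1$ is used. For contact order $k$ the argument gives $\nu(t)\cdot z\in t^{k-1-\rho}R$, which is empty of content when $\rho\ge k-1$. For the tangent lines to the conic $a(s)=(1,s,s^2)$, with $c(s)=a'(s)$, we have $n=k=y=2$ and $\omega(t)=\det(a,\,a',\,a'+ta'')=2t$, so $\rho=1$, the limit space is all of $E$, and (b) fails. This is why a general $V_k(X)$ will first be cut down to $\mathbb{P}^{k-1}$.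
\end{remark}

\section{A Chern class inequality}\label{sec:chern}

This section isolates the numerical part of Examples~\ref{ex:linear} and~\ref{ex:cone}. Let $1\le y\le n-1$, $m=n-y$, $G=G(y+1,E)$, and let $\mathcal{Q}$ be the universal quotient bundle on $G$, of rank $m$, with $\det\mathcal{Q}\cong\mathcal{O}_G(1)$. We recall two textbook facts.

\emph{Schubert classes.} To each partition $\lambda$ with at most $y+1$ parts, all at most $m$, corresponds a Schubert variety in $G$ of codimension $|\lambda|$, with class $\sigma_\lambda$. For $0\le i\le m$ one has $c_i(\mathcal{Q})=\sigma_i$, the class of the locus of subspaces meeting a fixed $(m+1-i)$-dimensional subspace nontrivially. Pieri's formula says that $\sigma_1\sigma_\lambda$ is the sum of the $\sigma_\mu$ over all admissible $\mu$ obtained from $\lambda$ by adding one box. Since $y+1\ge2$, this gives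
\begin{equation}\label{eq:pieri}
c_1(\mathcal{Q})\,c_i(\mathcal{Q})-c_{i+1}(\mathcal{Q})=\sigma_{i,1}\quad(1\le i\le m-1),
\end{equation}
and for $i=0$ the left side is $0$.

\emph{Kleiman's transversality theorem.} Let a connected algebraic group act transitively on a variety $\mathcal{X}$, let $\psi\colon W\to\mathcal{X}$ be a morphism from an irreducible variety, and let $\Omega\subset\mathcal{X}$ be a subvariety of codimension $r$. For a general group element $\tau$, the preimage $\psi^{-1}(\tau\Omega)$ is empty or of pure codimension $r$. In characteristic $0$, if $W$ is smooth, the preimage is generically reduced, and it is smooth if $\Omega$ is also smooth. For $\mathcal{X}=G$ with the action of $GL(E)$ and $W$ smooth, the cycle of $\psi^{-1}(\tau\Omega)$ represents $\psi^*[\Omega]$.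

\begin{lemma}\label{lem:positive}
Let $Z$ be a smooth projective variety, $\varphi\colon Z\to G$ a morphism, and $h$ the class of a base point free line bundle on $Z$. Let $Z'\subset Z$ be a closed irreducible subvariety and $\Omega\subset G$ a Schubert variety of codimension $r\le\dim Z'$. Then $\int_Z\varphi^*[\Omega]\cdot h^{\dim Z'-r}\cdot[Z']\ge0$.
\end{lemma}

\begin{proof}
Let $g\colon W\to Z$ be a projective resolution of singularities of $Z'$ followed by the inclusion, so $g_*[W]=[Z']$. By the projection formula the number equals $\int_W(\varphi g)^*[\Omega]\cdot(g^*h)^{\dim W-r}$. By Kleiman's theorem $(\varphi g)^*[\Omega]$ is represented by an effective cycle of dimension $\dim W-r$. General members of the base point free system $|g^*h|$ cut each component of this cycle in a finite set, so the number is nonnegative.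
\end{proof}

\begin{lemma}\label{lem:chern}
Let $Z$ be a smooth projective variety of dimension $w\ge m$, let $h$ be the class of a base point free line bundle $\mathcal{O}(h)$ with $\int_Zh^w>0$, let $\varphi\colon Z\to G$ be a morphism, and put $Q=\varphi^*\mathcal{Q}$. Suppose that $c_1(Q)=eh-D$ with $D$ an effective divisor and $e$ an integer. If $\delta$ is an integer with $0\le e<\delta$, then there is no surjection $Q\to\mathcal{O}(\delta h)$.
\end{lemma}

\begin{proof}
A surjection $Q\to\mathcal{O}(\delta h)$ is a nowhere vanishing section of the rank $m$ bundle $Q^*(\delta h)$. Such a section gives a trivial line subbundle with quotient bundle of rank $m-1$, so $c_m(Q^*(\delta h))=0$ by the Whitney formula. The top Chern class of the twist is $\sum_i c_i(Q^*)(\delta h)^{m-i}$, and $c_i(Q^*)=(-1)^ic_i(Q)$. Since $w\ge m$ we may multiply by $h^{w-m}$ and obtain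
\begin{equation}\label{eq:alternating}
\sum_{i=0}^m(-1)^iu_i=0,\qquad u_i=\delta^{m-i}N_i,\qquad N_i=\int_Zc_i(Q)\,h^{w-i}.
\end{equation}
An alternating sum is positive when its terms are nonnegative and decrease, so we compare consecutive $N_i$. Lemma~\ref{lem:positive} with $Z'=Z$ and the classes $\sigma_i$ gives $N_i\ge0$. For $0\le i\le m-1$,
\[
N_{i+1}\ \le\ \int_Zc_1(Q)\,c_i(Q)\,h^{w-i-1}\ =\ eN_i-\int_Zc_i(Q)\,h^{w-1-i}\cdot[D]\ \le\ eN_i .
\]
The first inequality is Lemma~\ref{lem:positive} applied to \eqref{eq:pieri}, and it is an equality for $i=0$. The last inequality is Lemma~\ref{lem:positive} applied to $\sigma_i$ on each irreducible component of $D$, which has dimension $w-1\ge i$. Hence $0\le u_{i+1}\le(e/\delta)u_i$ with $0\le e/\delta<1$. The sequence $u_i$ is nonnegative and nonincreasing, and $u_1<u_0$ because $u_0=\delta^m\int_Zh^w>0$. Since $m\ge1$, grouping the terms in pairs gives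
\[
\sum_{i=0}^m(-1)^iu_i=(u_0-u_1)+(u_2-u_3)+\cdots\ \ge\ u_0-u_1>0,
\]
where a possible unpaired last term is $+u_m\ge0$. This contradicts \eqref{eq:alternating}.
\end{proof}

\section{Lines through a general point}\label{sec:cone}

\begin{proof}[Proof of Proposition~\ref{prop:key}]
Suppose that $V\subset V_{n+1}(X)$ is a closed irreducible subvariety of dimension $v\ge n-1$, and keep the notation of Section~\ref{sec:line}. By Lemma~\ref{lem:line}, $y\le n-1$, so $m=n-y\ge1$, and for $(\ell,p)\in\pi(P^\circ)$,
\begin{equation}\label{eq:degrees}
0\le e(\ell)\le y-1\le n-2<n-1\le\delta .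
\end{equation}
We construct $Z$, $h$, $\varphi$ as in Lemma~\ref{lem:chern} together with a surjection $Q\to\mathcal{O}(\delta h)$. The surjection exists only at marked points, so $Z$ should be a family of pointed lines mapping to $X$ by the marked point. The class $c_1(Q)$ can be computed only in the presence of a vertex, so all lines of the family should pass through one point.

\emph{The family $F$.} Every component of every fiber of $\operatorname{ev}\colon P\to Y$ has dimension at least $v+1-y\ge m$. Let $B\subset P$ be a proper closed subset. Its components have dimension at most $v$; those that dominate $Y$ have general fibers of dimension at most $v-y$, and the others miss the fiber over a general point. So for general $x\in Y$ no component of $\operatorname{ev}^{-1}(x)$ lies in $B$. Apply this to $B=(P\setminus P^\circ)\cup\sigma(V)$, and fix such a point $x$ in $Y_{\mathrm{reg}}$. Let $\Phi$ be an irreducible component of $\operatorname{ev}^{-1}(x)$. The map $\operatorname{ev}$ is injective on each fiber of $\pi$, so $\pi$ is injective on $\Phi$. Let $F=\pi(\Phi)\subset V$. It is closed and irreducible of dimension $w\ge m$, and all its lines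 pass through $x$. Since $\Phi\not\subset B$, the set
\[
F^\circ=\{(\ell,p)\in F\cap\pi(P^\circ): p\ne x\}
\]
is open and dense in $F$. Lemma~\ref{lem:line} applies to the points of $F^\circ$. Moreover the map $F\to X$, $(\ell,p)\mapsto p$, is injective on $F^\circ$, because $\ell$ is the line joining $x$ and $p$; so its image has dimension $w$.

\emph{The Pl\"ucker bundle on the universal line.} Let $\tilde F\to F$ be a projective resolution of singularities and let $\tilde\pi\colon K=\tilde F\times_VP\to\tilde F$ be the universal line, a smooth irreducible projective variety of dimension $w+1$ with an evaluation map $\operatorname{ev}\colon K\to Y$. It has two sections: $s_x$, given by the point $x$, and $s_p$, given by the marked point (Figure~\ref{fig:cone}). Let $h$ be the class of $\operatorname{ev}^*\mathcal{O}(1)$. It has degree $1$ on the fibers of $\tilde\pi$, so $\operatorname{Pic}K=\mathbb{Z}h\oplus\tilde\pi^*\operatorname{Pic}\tilde F$.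

\begin{figure}[ht]
\centering
\begin{tikzpicture}[scale=0.9]
\draw (0,0) rectangle (3.6,2.8);
\foreach \x in {0.6,1.4,2.2,3.0} \draw[gray] (\x,0)--(\x,2.8);
\draw[very thick] (0,0.5)--(3.6,0.5);
\node[left] at (0,0.5) {$s_x$};
\draw[very thick,dashed] (0,2.0) .. controls (1.2,2.6) and (2.4,1.4) .. (3.6,2.1);
\node[left] at (0,2.0) {$s_p$};
\node[above] at (1.8,2.8) {$K$};
\draw[thick] (0,-0.9)--(3.6,-0.9) node[right] {$\tilde F$};
\draw[->] (1.8,-0.15)--(1.8,-0.75);
\draw[->] (4.2,1.4)--(5.6,1.4) node[midway,above] {$\operatorname{ev}$};
\foreach \x in {6.3,7.3,8.3,9.3} \draw[gray] (7.8,-0.3)--(\x,2.8);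
\fill (7.8,-0.3) circle (2pt) node[below] {$x$};
\draw[very thick,dashed] (6.4,2.0) .. controls (7.3,2.6) and (8.3,1.5) .. (9.3,2.2);
\node[right] at (9.3,2.2) {$p\in X$};
\end{tikzpicture}
\caption{The universal line $K$ over the family $\tilde F$ of pointed lines through a general point $x\in Y$. The section $s_x$ is contracted to $x$, which determines the Pl\"ucker bundle on $K$. The section $s_p$ of marked points maps to $X$, and there the limiting tangent space of $Y$ lies in the tangent space of $X$.}
\label{fig:cone}
\end{figure}

The open set $\operatorname{ev}^{-1}(Y_{\mathrm{reg}})\subset K$ contains $s_x(\tilde F)$. So $\tilde\gamma=\gamma\circ\operatorname{ev}$ is a rational map $K\dashrightarrow G$ that is regular near $s_x(\tilde F)$ and constant on $s_x(\tilde F)$, with value $\hat T_xY$. A rational map from a smooth variety to a projective variety is regular outside a closed set $\Sigma$ of codimension at least $2$; we take for $\Sigma$ the complement of the largest domain of definition, so $\Sigma\cap s_x(\tilde F)=\emptyset$. Since $K$ is smooth and $\Sigma$ has codimension at least $2$, the line bundle $\tilde\gamma^*\mathcal{O}_G(1)$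 on $K\setminus\Sigma$ extends to a line bundle $L$ on $K$, and $H^0(K\setminus\Sigma,L)=H^0(K,L)$. Write $L\cong\mathcal{O}(eh)\otimes\tilde\pi^*A$ with $e\in\mathbb{Z}$ and $A\in\operatorname{Pic}\tilde F$, and pull back by $s_x$. Both $\operatorname{ev}\circ s_x$ and $\tilde\gamma\circ s_x$ are constant, so $s_x^*\mathcal{O}(h)$ and $s_x^*L$ are trivial. Hence $A$ is trivial:
\begin{equation}\label{eq:L}
L\cong\mathcal{O}(eh).
\end{equation}

Since $\dim\Sigma\le w-1$, a general fiber of $\tilde\pi$ is disjoint from $\Sigma$, and it lies over a point $(\ell,p)\in F^\circ$. On such a fiber $\tilde\gamma$ is a morphism that agrees with $\gamma_\ell$ on $\ell\cap Y_{\mathrm{reg}}$, hence everywhere. So $e=e(\ell)$, which gives $0\le e<\delta$ by \eqref{eq:degrees}, and the value of $\tilde\gamma$ at the marked point is $\gamma_\ell(p)$.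

\emph{Restriction to the marked points.} The section $s_p(\tilde F)$ is not contained in $\Sigma$ but may meet it, so we resolve. The Pl\"ucker coordinates give a linear map $\Lambda^{y+1}E^*\to H^0(K,L)$ whose image generates $L$ outside $\Sigma$. The pullbacks of these sections by $s_p$ generate $s_p^*L$ on a dense open set. Let $I\subset\mathcal{O}_{\tilde F}$ be their base ideal, which is nonzero. Blowing up $I$ and resolving singularities, we get a projective birational morphism $\mu\colon Z\to\tilde F$ with $Z$ smooth and $I\cdot\mathcal{O}_Z=\mathcal{O}_Z(-D)$ for an effective divisor $D$. The sections now generate $\mu^*s_p^*L(-D)$ and define a morphism $Z\to\mathbb{P}(\Lambda^{y+1}E)$. At general points it is $(\ell,p)\mapsto\gamma_\ell(p)$, so it factors through a morphism $\varphi\colon Z\to G$. Write $h$ also for the pullback of the hyperplane class under the marked point map $\operatorname{ev}\circ s_p\circ\mu\colon Z\to X$. By \eqref{eq:L}, the bundle $Q=\varphi^*\mathcal{Q}$ has $c_1(Q)=eh-D$. The marked point map is generically finite onto a $w$-dimensional image, so $\int_Zh^w>0$.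

\emph{The surjection.} The partial derivatives of $f$, pulled back by the marked point map, define a homomorphism $\nabla f\colon E\otimes\mathcal{O}_Z\to\mathcal{O}(\delta h)$. It is surjective because the marked point lies on $X$ for every point of $Z$ and $X$ is smooth. By Lemma~\ref{lem:line}(b), its restriction to the pullback of the universal subbundle of $G$ vanishes on a dense open set. A homomorphism of vector bundles on a variety that vanishes on a dense open set is zero. So $\nabla f$ factors through a surjection $Q\to\mathcal{O}(\delta h)$. As $w\ge m$ and $0\le e<\delta$, this contradicts Lemma~\ref{lem:chern}.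
\end{proof}

\begin{remark}[the hypotheses]\label{rem:hyp}
The assumption $\dim V\ge n-1$ is used once, for $w\ge m$. The assumption $d\ge n$ gives $e<\delta$; on the quadric surface of Example~\ref{ex:surface} one has $e=\delta=1$ and a two-dimensional family of pointed lines. Smoothness gives $y\le n-1$ and the surjectivity of $\nabla f$ at \emph{every} point of $Z$. One singular point can ruin the statement: on a cone in $\mathbb{P}^3$ over a smooth plane curve of degree $d\ge3$, the pointed rulings give $\dim V_4\ge2$. Characteristic $0$ enters through generic smoothness and resolution of singularities, and it is needed. If $q$ is a power of the characteristic, then $f=\sum x_i^{q+1}$ has $\partial_if=x_i^q$ and defines a smooth hypersurface, while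
\[
f(a+tc)=f(a)+t\sum a_i^qc_i+t^q\sum a_ic_i^q+t^{q+1}f(c).
\]
So every tangent line has contact at least $q$, and for $q\ge n+1$ the set $V_{n+1}$ equals $V_2$, of dimension $2n-3>n-2$.
\end{remark}

\section{Linear sections and the proof of Theorem~\ref{thm:main}}\label{sec:slice}

To apply Proposition~\ref{prop:key} to $V_k(X)$ with $k\le n$, we intersect $X$ with a linear space $\mathbb{P}^{k-1}$. The space must contain a line of the given component, so it is not general, and smoothness along that line needs an argument.

\begin{lemma}\label{lem:slice}
Let $X\subset\mathbb{P}^n$ be smooth of degree $d$, let $\ell$ be a line, and let $3\le r\le n-1$. For a general linear space $H\cong\mathbb{P}^r$ containing $\ell$, the intersection $X\cap H$ is a smooth hypersurface of degree $d$ in $H$.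
\end{lemma}

\begin{proof}
Let $\ell=\mathbb{P}(S_0)$ and $j=n-r$. The spaces $H$ correspond to the $j$-dimensional subspaces $N$ of the annihilator $S_0^\perp\subset E^*$, which has dimension $n-1$, by $H=\mathbb{P}(N^\perp)$.

\emph{Along $\ell$.} At a point $[z]\in\ell\cap X$ the differential of $f|_{N^\perp}$ is the restriction of $\nabla f(z)$ to $N^\perp$, which vanishes if and only if $\nabla f(z)\in N$. The set
\[
\Gamma=\{[\nabla f(z)]:[z]\in\ell\cap X\}\cap\mathbb{P}(S_0^\perp)\subset\mathbb{P}(S_0^\perp)\cong\mathbb{P}^{n-2}
\]
is closed of dimension at most $1$, since $[z]\mapsto[\nabla f(z)]$ is a morphism on $X$. A general $\mathbb{P}(N)\cong\mathbb{P}^{j-1}$ misses $\Gamma$ as soon as $1+(j-1)<n-2$, and this inequality is equivalent to $r\ge3$. So for general $N$ the differential of $f|_{N^\perp}$ is nonzero at every point of $\ell\cap X$. This set is nonempty, so $f|_{N^\perp}\ne0$ and $X\cap H$ is a hypersurface of degree $d$ in $H$, smooth along $\ell$.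

\emph{Off $\ell$.} This is Bertini's theorem for the hyperplanes containing $\ell$. Let $\psi\colon X\setminus\ell\to\mathbb{P}(E/S_0)$ be the projection from $\ell$. Then $(X\cap H)\setminus\ell=\psi^{-1}(\mathbb{P}(N^\perp/S_0))$ as schemes. By Kleiman's theorem for $GL(E/S_0)$, for general $N$ this scheme is empty or smooth of dimension $n-1-j=r-1$.
\end{proof}

The lemma fails for $r=2$: if $\ell\subset X$ and $d\ge2$, a plane section through $\ell$ is the whole plane or a curve of degree at least $2$ that contains a line, hence is singular. So $k=3$ must be treated directly. For $p=[a]\in X$, Taylor's formula reads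
\[
f(a+tc)=t\,\nabla f(a)\cdot c+\tfrac{t^2}{2}\operatorname{Hess}f(a)(c,c)+\cdots .
\]
Euler's relation for the partial derivatives gives $\operatorname{Hess}f(a)(a,u)=(d-1)\nabla f(a)\cdot u$, which vanishes for $u\in\ker\nabla f(a)$. So $\operatorname{Hess}f(a)$ induces a symmetric bilinear form $\mathrm{II}_p$, defined up to a scalar, on the $(n-1)$-dimensional space $\ker\nabla f(a)/\langle a\rangle$: the \emph{second fundamental form}.

\begin{lemma}\label{lem:flat}
If $n\ge 2$ and $d\ge2$, then $\mathrm{II}_p=0$ for only finitely many $p\in X$.
\end{lemma}

\begin{proof}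
The set $\{p:\mathrm{II}_p=0\}$ is closed, as one sees in a local frame of the bundle $\ker\nabla f$ on $X$. If it is infinite, it contains an irreducible projective curve $C$. Near a smooth point of $C$ let $a$ be a regular lift of $C$ to $E$ and let a prime denote the derivative with respect to a local parameter. Differentiating $f(a)=0$ gives $a'\in\ker\nabla f(a)$. For $u\in\ker\nabla f(a)$ at a given point we get $(\nabla f(a))'\cdot u=\operatorname{Hess}f(a)(a',u)=0$, because $\mathrm{II}$ vanishes there. So $(\nabla f(a))'$ is proportional to $\nabla f(a)$ at each point. With $g_i=\partial_if(a)$ this says $g_i'g_j-g_ig_j'=0$, so $(g_i/g_j)'=0$ when $g_j\neq0$. In characteristic $0$ a rational function on a curve with zero derivative is constant, so $[\nabla f]=[\lambda]$ is constant on $C$. Then $\partial_if|_C=\lambda_ig$ for one section $g$ of the pullback of $\mathcal{O}(d-1)$ to the normalization of $C$. This bundle has positive degree since $d\ge2$, so $g$ has a zero, and there $\nabla f=0$. This contradicts smoothness.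
\end{proof}

\begin{proof}[Proof of Theorem~\ref{thm:main}]
By \eqref{eq:lower} it suffices to show $\dim V_k(X)\le2n-k-1$. For $k\le3$ we use the projection $V_k(X)\to X$, $(\ell,p)\mapsto p$, onto a base of dimension $n-1$.

\emph{The cases $k=1,2$.} The fiber of $V_1(X)$ over $p=[a]$ is $\mathbb{P}(E/\langle a\rangle)\cong\mathbb{P}^{n-1}$, so $\dim V_1(X)=2n-2$. The fiber of $V_2(X)$ is $\mathbb{P}(\ker\nabla f(a)/\langle a\rangle)\cong\mathbb{P}^{n-2}$, empty if $n=1$, so $\dim V_2(X)\le2n-3$. For $k\ge3$ the hypothesis forces $n\ge2$ and $d\ge2$.

\emph{The case $k=3$.} The fiber over $p$ is the zero locus of the quadratic form $\mathrm{II}_p(c,c)$ in $\mathbb{P}^{n-2}$. Where $\mathrm{II}_p\ne0$ it has dimension at most $n-3$ (it is empty if $n=2$), and these fibers contribute dimension at most $(n-1)+(n-3)=2n-4$. By Lemma~\ref{lem:flat} the remaining fibers are finite in number, of dimension $n-2\le2n-4$.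

\emph{The case $k\ge4$, $n=k-1$.} Here $d\ge k-1=n$, and Proposition~\ref{prop:key} gives $\dim V_k(X)\le n-2=2n-k-1$.

\emph{The case $k\ge4$, $n\ge k$.} Suppose that $V$ is an irreducible component of $V_k(X)$ with $\dim V\ge2n-k$, and fix $(\ell,p)\in V$. By Lemma~\ref{lem:slice} with $r=k-1$, there is a linear space $H\cong\mathbb{P}^{k-1}$ containing $\ell$ such that $X'=X\cap H$ is a smooth hypersurface of degree $d$. The space $H$ is defined by $j=n-k+1$ linear forms. Each form restricts to a section of the rank $2$ bundle $S^*$ on $V$, vanishing exactly at the pairs whose line lies in the hyperplane. So $V'=\{(\ell',p')\in V:\ell'\subset H\}$ is locally cut out in $V$ by $2j$ equations, and it contains $(\ell,p)$. By Krull's height theorem,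
\[
\dim V'\ge 2n-k-2(n-k+1)=k-2 .
\]
The multiplicity of $\ell'\subset H$ with $X$ at $p'$ depends only on $f|_{\ell'}$, so $V'\subset V_k(X')$. Since $k-1\ge3$ and $d\ge k-1$, Proposition~\ref{prop:key} applies to $X'\subset\mathbb{P}^{k-1}$ and gives $\dim V_k(X')\le k-3$, a contradiction.
\end{proof}

\section{The Fermat hypersurface and lines}\label{sec:fermat}

\begin{proof}[Proof of Theorem~\ref{thm:sharp}]
\emph{Upper bound.} If $k\le n+1$, then $k\le\min(n,d)+1$ and Theorem~\ref{thm:main} gives $\dim V_k(X)\le2n-k-1$. If $n+2\le k\le d+1$, then $d\ge n+1$ and $V_k(X)\subset V_{n+1}(X)$, which has dimension at most $n-2$ by Proposition~\ref{prop:key}.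

\emph{Equality.} Let $X=\{\sum_{i=0}^nx_i^d=0\}$. It is smooth, since the partial derivatives $d\,x_i^{d-1}$ have no common zero in $\mathbb{P}^n$. Choose $\zeta$ with $\zeta^d=-1$ and put $z=(1,\zeta,0,\dots,0)$. Let $X''=\{x_0=x_1=0,\ \sum_{i\ge2}x_i^d=0\}$, a hypersurface in $\mathbb{P}^{n-2}$, nonempty of dimension $n-3$ because $n\ge3$. For $[u]\in X''$ the vectors $z$ and $u$ have disjoint supports, so
\[
f(\lambda z+\kappa u)=\lambda^d(1+\zeta^d)+\kappa^d\sum_{i\ge2}u_i^d=0,
\]
and the line joining $[z]$ and $[u]$ lies in $X$. This line meets $\{x_0=x_1=0\}$ only in $[u]$, so we obtain an $(n-3)$-dimensional family of lines on $X$. Marking a point on each line gives an $(n-2)$-dimensional subset of $V_{d+1}(X)\subset V_k(X)$. If $k\le n+1$, then $V_k(X)$ is nonempty and Theorem~\ref{thm:main} gives $\dim V_k(X)=2n-k-1\ge n-2$. If $k\ge n+2$, the upper bound gives $\dim V_k(X)=n-2>2n-k-1$.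
\end{proof}

\begin{remark}
For $n=2$ and $4\le k\le d$ the expected dimension $3-k$ is negative. On the Fermat curve, $f$ restricts to $x_2^d$ on the line $x_1=\zeta x_0$, which therefore has contact of order $d$ at $(1:\zeta:0)$. So $V_k\ne\emptyset$, and the range $k\le n+1$ is optimal for plane curves as well.
\end{remark}

\begin{proof}[Proof of Corollary~\ref{cor:lines}]
Forgetting the marked point makes $V_{d+1}(X)$ a $\mathbb{P}^1$-bundle over the Fano scheme of lines. So the irreducible components of $V_{d+1}(X)$ are the preimages of those of the Fano scheme, and each has dimension one more. For (i), $k=d+1=\min(n,d)+1$ is allowed in Theorem~\ref{thm:main}, which gives dimension $2n-d-2$ for the components of $V_{d+1}(X)$, hence $2n-d-3$ for those of the Fano scheme. For (ii), $V_{d+1}(X)\subset V_{n+1}(X)$ has dimension at most $n-2$ by Proposition~\ref{prop:key}, so the lines form a family of dimension at most $n-3$, and the lines through $[z]$ on the Fermat hypersurface attain this bound.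
\end{proof}

\begin{thebibliography}{9}
\bibitem{BM} Roya Beheshti and Shibashis Mukhopadhyay, \emph{Higher-order tangent lines to smooth hypersurfaces}, arXiv:2610.28558 (2026).
\end{thebibliography}
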